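\title{Prime divisors of the denominators of continued fractions with linear partial quotients over $\mathbb{F}_2$}

\begin{abstract}
For a monic polynomial $f\in\mathbb{F}_2[T]$ of degree $d$, let $m(f)$ be the number of reduced fractions $g/f$ with $\deg g<d$ whose partial quotients all have degree one, and let $\omega_0(f)$ be the number of non-linear irreducible divisors of $f$. We show that $\sum_{\deg f=d}m(f)x^{\omega_0(f)}$ equals the $d$-th coefficient of an explicit Euler product up to an error $O(2^{(1-1/300)d})$, uniformly for bounded complex $x$. This proves an asymptotic formula conjectured by Niedbala Giraudin. It also gives a full asymptotic expansion, the number of $f$ with $m(f)\neq0$, and a central limit theorem. The proof starts from an exact formula for $m(f)$ as a sum of additive characters over the coprime factorizations of $T(T+1)f$, and estimates that sum with Weil's bounds, bilinear forms and Vaughan's identity.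
\end{abstract}

\section{Introduction}\label{sec:intro}

\subsection{The orthogonal multiplicity}

Let $\mathbb{A}=\mathbb{F}_2[T]$; every nonzero element of $\mathbb{A}$ is monic. Let $f,g\in\mathbb{A}$ be coprime with $\deg g<\deg f=d$ and $d\ge1$. The Euclidean algorithm
\[
r_0=f,\qquad r_1=g,\qquad r_{i-1}=a_ir_i+r_{i+1}\quad(\deg r_{i+1}<\deg r_i)
\]
stops at $(r_k,r_{k+1})=(1,0)$, and its quotients are the \emph{partial quotients} of the continued fraction
\[
\frac gf=[0;a_1,\dots,a_k]=\cfrac{1}{a_1+\cfrac{1}{a_2+\dotsb}} .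
\]
Their degrees $\deg a_i=\deg r_{i-1}-\deg r_i$ are positive and add up to $d$. So all $a_i$ have degree one exactly when the algorithm takes $d$ steps, the largest number possible. The \emph{orthogonal multiplicity} $m(f)$ is the number of $g$ with $\deg g<d$ and $\gcd(g,f)=1$ for which this happens.

Running the algorithm backwards from $(1,0)$ with an arbitrary sequence $(a_1,\dots,a_d)\in\{T,T+1\}^d$ produces a coprime pair $(f,g)$ with $\deg f=d$ and with these quotients. Sequences and pairs are therefore in bijection, which gives Niederreiter's identity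
\begin{equation}\label{eq:nied}
\sum_{\deg f=d}m(f)=2^d\qquad(d\ge1).
\end{equation}
Thus $m(f)$ has average $1$, and $m(f)/2^d$ is the law of the denominator of $[0;a_1,\dots,a_d]$ when the $a_i$ are independent and uniform in $\{T,T+1\}$. For $d=1$ the fractions are $1/T$ and $1/(T+1)$. For $d=2$ we have $[0;a_1,a_2]=a_2/(a_1a_2+1)$, and the four fractions are
\[
\frac{T}{T^2+1},\qquad \frac{T+1}{T^2},\qquad \frac{T}{T^2+T+1},\qquad \frac{T+1}{T^2+T+1}.
\]
Hence $m(T^2)=m(T^2+1)=1$, $m(T^2+T+1)=2$ and $m(T^2+T)=0$. This illustrates a theorem of Blackburn: if $\omega_0(f)$ is the number of distinct irreducible divisors of $f$ of degree at least two, then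
\begin{equation}\label{eq:black}
m(f)\in\{0,\,2^{\omega_0(f)}\}.
\end{equation}

By \eqref{eq:black}, the distribution of $m$ is determined by the distribution of $\omega_0$ under the weight $m$, that is, by the polynomials
\[
M_x(d)=\sum_{\deg f=d}m(f)\,x^{\omega_0(f)} .
\]
For example, $M_x(1)=2$, $M_x(2)=2+2x$, $M_1(d)=2^d$, and $M_{1/2}(d)$ counts the $f$ of degree $d$ with $m(f)\ne0$.

\subsection{What to expect}

Write $|P|=2^{\deg P}$ for an irreducible $P$. Since $m$ has average $1$ and takes the values \eqref{eq:black}, a first guess is that $m(f)\neq0$ with probability $2^{-\omega_0(f)}$, so that the weight $m(f)$ averages out and $M_x(d)$ behaves like the unweighted sum. That sum has an Euler product as its generating series, and for real $x>0$ (see Remark~\ref{rem:unweighted})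
\begin{equation}\label{eq:unweighted}
\sum_{\deg f=d}x^{\omega_0(f)}\sim 2^dH_0(x)\frac{d^{\,x-1}}{\Gamma(x)},\qquad H_0(x)=4^{1-x}\prod_{\deg P\ge2}\Bigl(1+\frac{x}{|P|-1}\Bigr)\Bigl(1-\frac1{|P|}\Bigr)^{x}.
\end{equation}
The conjecture posed in \cite{NG} predicts the same order of growth with a different constant: for every real $x>0$, as $d\to\infty$,
\begin{equation}\label{eq:conj}
M_x(d)\sim2^dH(x)\frac{d^{\,x-1}}{\Gamma(x)},\qquad H(x)=\frac92\,4^{-x}\prod_{\deg P\ge2}\Bigl(1+\frac{x}{|P|}\Bigr)\Bigl(1-\frac1{|P|}\Bigr)^{x}.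
\end{equation}
The two constants agree at $x=1$, where both are $1$ (see \eqref{eq:H1} for $H$). They agree at no other $x>0$, because each factor $(1+x/|P|)/(1+x/(|P|-1))$ of $H/H_0$ is strictly decreasing in $x$. So the weight $m(f)$ is correlated with the factorization of $f$, and a proof of \eqref{eq:conj} has to see this correlation prime by prime.

\subsection{Results}

We prove \eqref{eq:conj} in a stronger form. Let $[u^d]G$ denote the coefficient of $u^d$ in a power series $G$, and put
\begin{equation}\label{eq:G}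
G_x(u)=\frac12\Bigl(\frac{2-u}{1-u}\Bigr)^2\prod_{\deg P\ge2}\Bigl(1+\frac{x\,u^{\deg P}}{1-u^{\deg P}}-\frac{x\,u^{\deg P}}{|P|-1}\Bigr).
\end{equation}

\begin{theorem}\label{thm:power}
For every $R>0$, uniformly for complex $|x|\le R$ and $d\ge1$,
\[
M_x(d)=[u^d]\,G_x(u)+O_R\bigl(2^{(1-1/300)d}\bigr).
\]
\end{theorem}

\begin{theorem}\label{thm:asym}
For every $R>0$, uniformly for complex $|x|\le R$ and $d\ge1$,
\[
M_x(d)=2^dd^{\,x-1}\Bigl(\frac{H(x)}{\Gamma(x)}+O_R(1/d)\Bigr).
\]
In particular \eqref{eq:conj} holds for every real $x>0$.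
\end{theorem}

Section~\ref{sec:conseq} derives the range of complex $x$ for which \eqref{eq:conj} holds, a full asymptotic expansion, the moments of $m$, and a central limit theorem for $\omega_0$.

\subsection{Outline of the proof}

The function $m$ is not multiplicative, so $M_x(d)$ has no evident Euler product. The first step (Section~\ref{sec:exact}) is algebraic. The condition on the partial quotients is an $\mathbb{F}_2$-linear equation in $g$, its solvability is decided by one residue condition for each prime dividing $T(T+1)f$, and detecting these conditions by signs gives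
\[
m(f)=\frac14\sum_{F_1F_2=T(T+1)f}\pm\,e(\bar F_2/F_1),
\]
a sum over coprime factorizations in which $e$ is an additive character and $\bar F_2$ is the inverse of $F_2$ modulo $F_1$. The second step is analytic. We sum over $f$ and sort the terms by $\deg F_1$ (Section~\ref{sec:reduction}). When one factor is appreciably shorter than the other, Dirichlet characters and the Riemann hypothesis for their $L$-functions replace $e(\bar F_2/F_1)$ by its mean value; these means are multiplicative and produce $G_x$ (Section~\ref{sec:unbalanced}). When the two degrees are nearly equal, this method gives nothing, and we obtain cancellation from Kloosterman sums through bilinear forms and Vaughan's identity (Sections~\ref{sec:bilinear} and~\ref{sec:balanced}). Theorem~\ref{thm:asym} follows by extracting coefficients at the singularity $u=\frac12$ (Section~\ref{sec:coeff}).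

\section{Notation and tools}\label{sec:tools}

\subsection{Arithmetic functions}

Sums over polynomials of a given degree run over monic polynomials, $P$ always denotes an irreducible polynomial (a \emph{prime}), and $\ell$ a linear prime, $T$ or $T+1$. For $F\ne0$ put $|F|=2^{\deg F}$. We write $\tau(F)$ for the number of divisors, $\omega(F)$ for the number of prime divisors, $\omega_1(F)=\omega(F)-\omega_0(F)$ for the number of linear ones, $\mu$ for the M\"obius function, $\varphi(F)$ for the number of units of $\mathbb{A}/F$, and $\Lambda$ for the function with $\Lambda(P^k)=\deg P$ for $k\ge1$ and $\Lambda=0$ elsewhere. There are $2^j$ polynomials of degree $j$, so unique factorization gives $\prod_P(1-u^{\deg P})^{-1}=(1-2u)^{-1}$ for $|u|<\frac12$, and the logarithmic derivative gives $\sum_{\deg h=j}\Lambda(h)=2^j$. For $|w|<1$ the power $(1-w)^x$ means $\exp(x\log(1-w))$ with the principal logarithm, and $x^0=1$ also for $x=0$.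

Throughout, $R>0$ is fixed and $|x|\le R$. The letter $\varepsilon$ denotes an arbitrarily small positive number, not necessarily the same at each occurrence, and constants implied by $\ll$ and $O$ depend only on $R$ and $\varepsilon$. We use the \emph{divisor bound}: for fixed $C\ge1$,
\begin{equation}\label{eq:div}
C^{\omega(F)}\tau(F)^C\ll_{C,\varepsilon}|F|^{\varepsilon}.
\end{equation}
Indeed, the quotient of the two sides is multiplicative, and at a prime power of degree $j$ it is at most $C(j+1)^C2^{-\varepsilon j}$, which exceeds $1$ for only finitely many prime powers. Also $\varphi(F)=|F|\prod_{P\mid F}(1-|P|^{-1})\ge|F|2^{-\omega(F)}\ge|F|/\tau(F)$.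

\subsection{The additive character}

Let $K=\mathbb{F}_2(T)$. Each $\xi\in K$ has an expansion $\sum_{i\le\deg\xi}c_iT^i$ at infinity, where $\deg\xi$ is the degree of the numerator minus that of the denominator. Put $e(\xi)=(-1)^{c_{-1}}$. Then $e(\xi+\xi')=e(\xi)e(\xi')$, and $e(\xi)=1$ if $\xi\in\mathbb{A}$ or $\deg\xi\le-2$. So $y\mapsto e(y/Q)$ is an additive character of $\mathbb{A}/Q$, and it is nontrivial when $\deg Q\ge1$ because $e(T^{\deg Q-1}/Q)=-1$. In an expression $e(c\bar y/Q)$ the symbol $\bar y$ denotes an inverse of $y$ modulo $Q$; for $Q=1$ the value is $1$. A star restricts a sum over residues to the units.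

\emph{Ramanujan sums.} If $\gcd(c,Q)=1$, then
\begin{equation}\label{eq:ram}
\sideset{}{^*}\sum_{y\bmod Q}e(cy/Q)=\mu(Q).
\end{equation}
To see this, replace $cy$ by $y$ and detect coprimality with $\mu$: the sum is $\sum_{D\mid Q}\mu(D)\sum_{y\bmod Q/D}e\bigl(y/(Q/D)\bigr)$, and the inner sum vanishes unless $D=Q$.

\emph{Reciprocity.} If $F_1,F_2$ are coprime, then $\bar F_2F_2+\bar F_1F_1\equiv1$ modulo $F_1$ and modulo $F_2$. Dividing by $F_1F_2$ and multiplying by any $y\in\mathbb{A}$ gives
\begin{equation}\label{eq:recip}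
e(y\bar F_2/F_1)\,e(y\bar F_1/F_2)=e\bigl(y/(F_1F_2)\bigr).
\end{equation}
In particular $e(\bar F_2/F_1)=e(\bar F_1/F_2)$ as soon as $\deg F_1F_2\ge2$.

\subsection{Two theorems of Weil}

\begin{itemize}
\item[(W1)] If $\psi$ is a nontrivial additive character of a finite field $\mathbb{F}$ of any characteristic and $k,c\in\mathbb{F}^*$, then $\bigl|\sum_{y\in\mathbb{F}^*}\psi(ky+c/y)\bigr|\le2|\mathbb{F}|^{1/2}$; see \cite{Weil} and \cite[Theorem~5.45]{LN}.
\item[(W2)] A Dirichlet character modulo $F$ is a character $\chi$ of $(\mathbb{A}/F)^*$, extended to $\mathbb{A}$ by $\chi(h)=0$ for $\gcd(h,F)\neq1$; the principal character is $\chi_0$. If $\chi\ne\chi_0$ and $\deg F=a$, then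
\[
L(u,\chi)=\sum_h\chi(h)u^{\deg h}=\prod_{i\le D}(1-\gamma_iu)\qquad\text{with } D\le a-1 \text{ and all } |\gamma_i|\le\sqrt2 .
\]
This is the Riemann hypothesis for curves; see \cite[Chapters~4 and~9]{Rosen}. The Euler factors removed when $\chi$ is imprimitive contribute only numbers with $|\gamma_i|=1$.
\end{itemize}

\section{An exact formula for $m(f)$}\label{sec:exact}

\subsection{An invariant of the Euclidean algorithm}

We look for a function of $(f,g)$ that is unchanged by a division step $f=ag+h$ exactly when $a$ is linear. The two linear polynomials share the properties $a^2+a=T^2+T$ and $a'=1$. In characteristic two, the step $f=ag+h$ gives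
\[
f^2+fg+g^2=(g^2+gh+h^2)+(a^2+a)g^2,\qquad f'g+fg'=(g'h+gh')+a'g^2 .
\]
The two changes cancel for linear $a$ in the combination
\[
\Delta(f,g)=T(T+1)(f'g+fg')+f^2+fg+g^2 ,
\]
and for every $a$ we have
\begin{equation}\label{eq:step}
\Delta(f,g)=\Delta(g,h)+g^2\bigl(T(T+1)a'+a^2+a\bigr).
\end{equation}

\begin{lemma}\label{lem:inv}
Let $\deg f\ge1$ and $\deg g<\deg f$. Then $g$ is counted by $m(f)$ if and only if $\Delta(f,g)=1$.
\end{lemma}

\begin{proof}
If $g$ is counted, the bracket in \eqref{eq:step} vanishes at every step, so $\Delta(f,g)=\Delta(1,0)=1$.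

Conversely, let $\Delta(f,g)=1$ and $\deg g<\deg f$. We show by induction on $\deg f\ge0$ that the Euclidean algorithm has only linear quotients and ends at $(1,0)$. If $\deg f=0$, then $(f,g)=(1,0)$. If $\deg f\ge1$, then $g\neq0$ because $\Delta(f,0)=f^2\ne1$. Write $f=ag+h$ with $\deg h<\deg g$ and $k=\deg a\ge1$. Since $\deg(g'h+gh')\le2\deg g-2$, we have $\deg\Delta(g,h)\le2\deg g$. If $k\ge2$, then $\deg(T(T+1)a')\le k+1<2k$, so the bracket in \eqref{eq:step} has degree $2k$ and $\deg\Delta(f,g)=2\deg g+2k>0$, which is impossible. Hence $k=1$ and $\Delta(g,h)=1$, and the induction hypothesis applies to $(g,h)$.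
\end{proof}

For fixed $f$ the map $g\mapsto\Delta(f,g)+f^2$ is additive, since $g\mapsto g^2$ is. So the set counted by $m(f)$ is empty or a coset of an $\mathbb{F}_2$-vector space. To find the dimension of that space and to decide solvability, we bring the equation to a normal form. Fix $f$ of degree $d\ge1$ and put
\[
F=T(T+1)f,\qquad A=\frac1{T(T+1)}=\frac1T+\frac1{T+1},\qquad \xi=\frac gF=A\cdot\frac gf .
\]
Since $(T^2+T)'=1$, we have $A'=A^2$. With $\vartheta=g/f$, so that $\vartheta'=(f'g+fg')/f^2$, this gives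
\begin{equation}\label{eq:riccati}
\xi'+\xi^2=A^2\bigl(\vartheta^2+\vartheta+T(T+1)\vartheta'\bigr)=\frac{\Delta(f,g)+f^2}{F^2}.
\end{equation}
The gain is that both terms on the left are squares in $K$. Indeed, write $\xi=p/q=pq/q^2$ and split $pq$ into even and odd powers, $pq=p_0^2+Tp_1^2$; then $\xi'=(p_1/q)^2$. Square roots in $K$ are unique and additive, so $\xi\mapsto\sqrt{\xi'}$ is a well-defined additive map $K\to K$, and \eqref{eq:riccati} shows
\begin{equation}\label{eq:lin}
\Delta(f,g)=1\iff\sqrt{\xi'}+\xi=\frac{f+1}{F}.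
\end{equation}

\subsection{Residues}

The obstruction to solving \eqref{eq:lin} is that $\sqrt{\xi'}$ and $\xi$ have closely related residues. For $\xi\in K$ and $\alpha\in\overline{\mathbb{F}}_2$ let $\operatorname{res}_\alpha\xi$ be the coefficient of $(T-\alpha)^{-1}$ in the Laurent expansion at $\alpha$, and for a prime $P$ put
\[
\lambda_P(\xi)=\sum_{P(\alpha)=0}\operatorname{res}_\alpha\xi .
\]
Applying the automorphism $c\mapsto c^2$ of $\overline{\mathbb{F}}_2$ to the coefficients of the partial fraction decomposition of $\xi$, which is unique, we find $\operatorname{res}_{\alpha^2}\xi=(\operatorname{res}_\alpha\xi)^2$. As $\alpha\mapsto\alpha^2$ permutes the roots of $P$, we get $\lambda_P(\xi)^2=\lambda_P(\xi)$, so $\lambda_P:K\to\mathbb{F}_2$ is an $\mathbb{F}_2$-linear form. In the expansion at infinity, $(T-\alpha)^{-k}$ has $T^{-1}$-coefficient $1$ for $k=1$ and $0$ for $k\ge2$. Partial fractions therefore give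
\begin{equation}\label{eq:ressum}
(-1)^{\sum_P\lambda_P(\xi)}=e(\xi).
\end{equation}

\begin{lemma}\label{lem:res}
For $\xi\in K$, all $\alpha$ and all $P$, we have $(\operatorname{res}_\alpha\sqrt{\xi'})^2=\operatorname{res}_\alpha\xi$ and $\lambda_P(\sqrt{\xi'})=\lambda_P(\xi)$.
\end{lemma}

\begin{proof}
Let $t=T-\alpha$ and $\xi=\sum c_it^i$. Then $\xi'=\sum_{i\text{ odd}}c_it^{i-1}$ and $\sqrt{\xi'}=\sum_{i\text{ odd}}c_i^{1/2}t^{(i-1)/2}$, whose $t^{-1}$-coefficient is $c_{-1}^{1/2}$. Summing over the roots of $P$ gives $\lambda_P(\sqrt{\xi'})=\lambda_P(\sqrt{\xi'})^2=\lambda_P(\xi)$.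
\end{proof}

So \eqref{eq:lin} forces every $\lambda_P$ to vanish on $(f+1)/F$. A dimension count shows that there is no other obstruction.

\begin{proposition}\label{prop:crit}
Let $\deg f=d\ge1$ and $F=T(T+1)f$. If $\lambda_P\bigl((f+1)/F\bigr)=0$ for all $P\mid F$, then $m(f)=2^{\omega_0(f)}$. Otherwise $m(f)=0$.
\end{proposition}

\begin{proof}
Let $\mathbb{A}_{<d}$ be the space of polynomials of degree less than $d$, of dimension $d$, and let $\mathcal{E}=\{h/F:\deg h\le d\}$, of dimension $d+1$. Since $\deg F=d+2$, $\mathcal{E}$ consists of the rational functions of degree at most $-2$ whose denominator divides $F$. For $g\in\mathbb{A}_{<d}$ and $\xi=g/F$ put $\Phi(g)=\sqrt{\xi'}+\xi$. The element $F\sqrt{\xi'}$ of $K$ has square $g'F+gF'$, a polynomial of degree at most $2d$, so it is a polynomial of degree at most $d$. Thus $\Phi:\mathbb{A}_{<d}\to\mathcal{E}$ is $\mathbb{F}_2$-linear, $(f+1)/F\in\mathcal{E}$, and by Lemma~\ref{lem:inv} and \eqref{eq:lin}, $m(f)$ is the number of solutions of $\Phi(g)=(f+1)/F$.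 Write $\omega_0=\omega_0(f)$; there are $\omega_0+2$ primes dividing $F$.

\emph{The image is small.} By Lemma~\ref{lem:res} the image of $\Phi$ lies in $\mathcal{E}_0=\{\xi\in\mathcal{E}:\lambda_P(\xi)=0\text{ for all }P\mid F\}$. Consider the map $\mathcal{E}\to\mathbb{F}_2^{\omega_0+2}$, $\xi\mapsto(\lambda_P(\xi))_{P\mid F}$. By \eqref{eq:ressum} its values have coordinate sum $0$. Conversely, let $(\epsilon_P)$ have sum $0$ and put $\xi=\sum_{P\mid F}\epsilon_PT^{\deg P-1}/P$. Each $T^{\deg P-1}/P$ has poles only at the roots of $P$ and begins with $T^{-1}$ at infinity, so $\lambda_P(\xi)=\epsilon_P$ by \eqref{eq:ressum}, and $\deg\xi\le-2$. Hence $\xi\in\mathcal{E}$, the map has rank $\omega_0+1$, and $\dim\mathcal{E}_0=d-\omega_0$.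

\emph{The kernel is small.} Let $\Phi(g)=0$, so $\xi'=\xi^2$. At a pole of order $k$ the right side has order $2k$ and the left side at most $k+1$, so all poles are simple. Lemma~\ref{lem:res} with $\sqrt{\xi'}=\xi$ shows that the residues lie in $\mathbb{F}_2$, and then $\operatorname{res}_{\alpha^2}\xi=\operatorname{res}_\alpha\xi$, so they are constant on the roots of each $P$. Since $P'/P=\sum_{P(\alpha)=0}(T-\alpha)^{-1}$ and $\deg\xi<0$, we get $\xi=\sum_{P\mid F}\epsilon_PP'/P$ with $\epsilon_P\in\mathbb{F}_2$. Moreover $\deg\xi\le(d-1)-(d+2)=-3$, so the coefficients of $T^{-1}$ and $T^{-2}$ vanish. These are two linear conditions on $(\epsilon_P)$, and they are independent: $1/T$ has coefficients $(1,0)$ and $1/(T+1)=T^{-1}+T^{-2}+\dotsb$ has coefficients $(1,1)$. Hence $\dim\ker\Phi\le\omega_0$.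

Together, $d-\omega_0\le d-\dim\ker\Phi=\dim\operatorname{im}\Phi\le\dim\mathcal{E}_0=d-\omega_0$. So $\operatorname{im}\Phi=\mathcal{E}_0$ and $\dim\ker\Phi=\omega_0$.
\end{proof}

This includes \eqref{eq:black}. To use the criterion, note that $(f+1)/F=A+1/F$ and that $\lambda_P(A)$ is $1$ for linear $P$ and $0$ otherwise.

\begin{example}\label{ex:two}
Let $f=T^2+T$. Then $1/F=A^2=T^{-2}+(T+1)^{-2}$ has no residues, so $\lambda_T(A+1/F)=1$ and $m(f)=0$. Let $f=T^2$. The residue of $1/F=T^{-3}(1+T)^{-1}$ at $0$ is $1$, so $\lambda_T(A+1/F)=0$, then $\lambda_{T+1}=0$ by \eqref{eq:ressum}, and $m(f)=1$. Let $f=P=T^2+T+1$. The residues of $1/F$ at $0$ and at $1$ are both $1$, so $\lambda_T=\lambda_{T+1}=0$, then $\lambda_P=0$ by \eqref{eq:ressum}, and $m(f)=2$. Here the nonzero element of the kernel is $\frac1T+\frac1{T+1}+\frac{P'}P=\frac1{T^2+T}+\frac1{T^2+T+1}=\frac1F$, that is $g=1$, the difference of the two numerators $T$ and $T+1$ found in the introduction.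
\end{example}

\subsection{Detecting the conditions by characters}

\begin{proposition}\label{prop:formula}
For $\deg f\ge1$,
\[
m(f)=\frac14\sum_{\substack{F_1F_2=T(T+1)f\\ \gcd(F_1,F_2)=1}}(-1)^{\omega_1(F_1)}\,e(\bar F_2/F_1),
\]
and the summand is invariant under $F_1\leftrightarrow F_2$.
\end{proposition}

\begin{proof}
Put $\sigma_P=(-1)^{\lambda_P(A+1/F)}$. By Proposition~\ref{prop:crit},
\begin{equation}\label{eq:signs}
m(f)=2^{\omega_0(f)}\prod_{P\mid F}\frac{1+\sigma_P}2=\frac14\prod_{P\mid F}(1+\sigma_P)=\frac14\sum_{S}\prod_{P\in S}\sigma_P ,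
\end{equation}
where $S$ runs over the sets of primes dividing $F$. Such sets correspond to coprime factorizations $F=F_1F_2$, with $F_1$ the product of the full powers of the primes in $S$. The term $A$ contributes $(-1)^{\omega_1(F_1)}$. If $hF_2\equiv1\pmod{F_1}$, then $\frac1F-\frac h{F_1}=\frac{1-hF_2}{F_1F_2}$ has denominator dividing $F_2$ and so has no pole at the roots of $F_1$. Hence $\sum_{P\mid F_1}\lambda_P(1/F)=\sum_{P\mid F_1}\lambda_P(h/F_1)$, and by \eqref{eq:ressum} the corresponding sign is $e(h/F_1)$. The symmetry follows from \eqref{eq:recip}, $\deg F\ge3$ and $\omega_1(F_1)+\omega_1(F_2)=2$.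
\end{proof}

\section{The main term and the reduction}\label{sec:reduction}

\subsection{Where $G_x$ comes from}

If the signs $\sigma_P$ in \eqref{eq:signs} were fair coins subject only to the relation $\prod_P\sigma_P=1$ from \eqref{eq:ressum}, only $S=\emptyset$ and the full set would survive averaging, and $m(f)$ would have mean $\frac12$. This contradicts \eqref{eq:nied}, so the coins are biased. Proposition~\ref{prop:formula} computes the bias. If $P^j$ is the exact power of $P$ in $F$, then taking $F_1=P^j$ gives $\sigma_P=\pm e(\bar F_2/P^j)$, with the sign $-$ exactly for linear $P$. As $F_2$ runs over the units modulo $P^j$, the mean of $e(\bar F_2/P^j)$ is $\mu(P^j)/\varphi(P^j)$ by \eqref{eq:ram}. For $j\geq2$ the coin is fair. For $P=T^2+T+1$ and $j=1$ the values are $e(1/P)=1$ and $e(T/P)=e((T+1)/P)=-1$, with mean $-\frac13$. For linear $P$ and $j=1$, that is $P\nmid f$, we have $\sigma_P=-e(1/P)=+1$: the condition holds automatically.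

Replace each $\sigma_P$ by its mean and pretend independence. A linear prime contributes $2$ if it does not divide $f$ and $1$ otherwise, with series $2+u+u^2+\dotsb=\frac{2-u}{1-u}$. A non-linear prime contributes $1+x\bigl(1-\frac1{|P|-1}\bigr)w+xw^2+xw^3+\dotsb$ with $w=u^{\deg P}$. With the factor $\frac14$ the product is $\frac12G_x(u)$. The missing factor $2$ comes from the relation among the signs, in the form of the symmetry $F_1\leftrightarrow F_2$: the terms with $F_1$ short and the terms with $F_2$ short contribute equally. We now make this precise.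

\subsection{Sorting by degree}

Put
\[
N=d+2,\qquad \eta=N/128 .
\]
Call $(F_1,F_2)$ \emph{admissible} if $\gcd(F_1,F_2)=1$ and $T(T+1)\mid F_1F_2$. For $0\le a\le N$ let $b=N-a$ and, summing over admissible pairs with $\deg F_1=a$ and $\deg F_2=b$,
\begin{align*}
\mathcal{T}(a)&=\sum(-1)^{\omega_1(F_1)}x^{\omega_0(F_1)+\omega_0(F_2)}\,e(\bar F_2/F_1),\\
\mathcal{M}(a)&=\sum(-1)^{\omega_1(F_1)}x^{\omega_0(F_1)+\omega_0(F_2)}\,\frac{\mu(F_1)}{\varphi(F_1)}.
\end{align*}
For $F_1F_2=T(T+1)f$ with coprime factors we have $\omega_0(f)=\omega_0(F_1)+\omega_0(F_2)$. Proposition~\ref{prop:formula} therefore gives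
\begin{equation}\label{eq:T}
M_x(d)=\frac14\sum_{a=0}^N\mathcal{T}(a),\qquad \mathcal{T}(a)=\mathcal{T}(N-a).
\end{equation}
The trivial bound for $\mathcal{T}(a)$ is $2^{(1+\varepsilon)N}$, and we need to save a power of $2^N$ for every $a$.

\begin{proposition}[Unbalanced range]\label{prop:unbal}
For $0\le a\le N/2-\eta$ we have $\mathcal{T}(a)=\mathcal{M}(a)+O(2^{N-\eta+\varepsilon N})$.
\end{proposition}

\begin{proposition}[Balanced range]\label{prop:bal}
For $|a-N/2|<\eta$ we have $\mathcal{T}(a)\ll2^{N-\eta/2+\varepsilon N}$.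
\end{proposition}

\begin{proof}[Proof of Theorem~\ref{thm:power} from Propositions~\ref{prop:unbal} and~\ref{prop:bal}]
The symmetry in \eqref{eq:T} maps the range $a\ge N/2+\eta$ onto $a\le N/2-\eta$. Since there are $N+1\ll2^{\varepsilon N}$ values of $a$,
\[
M_x(d)=\frac12\sum_{0\le a\le N/2-\eta}\mathcal{M}(a)+O\bigl(2^{N-\eta/2+\varepsilon N}\bigr).
\]
From $1/\varphi(F_1)\le\tau(F_1)/|F_1|$ and \eqref{eq:div} we get $\mathcal{M}(a)\ll2^a\cdot2^{-a}\cdot2^{b}\cdot2^{\varepsilon N}=2^{N-a+\varepsilon N}$. So the sum may be extended to all $0\le a\le N$ at the cost $O(2^{N/2+\eta+\varepsilon N})$.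

The complete sum $\sum_{a\le N}\mathcal{M}(a)$ is the coefficient of $u^N$ in the sum of the weight of $\mathcal{M}$ times $u^{\deg F_1F_2}$ over all admissible pairs. The weight is multiplicative, so this power series is a product of local factors. A non-linear prime divides neither polynomial (term $1$), or $F_2$ to any power (terms $xw+xw^2+\dotsb$), or $F_1$ exactly once (term $-xw/(|P|-1)$). A linear prime must divide one of the two: $F_2$ to any power (terms $u+u^2+\dotsb$) or $F_1$ exactly once (term $(-1)\cdot\frac{-1}{2-1}u=u$), in total $u\frac{2-u}{1-u}$. Comparing with \eqref{eq:G}, the product is $2u^2G_x(u)$, and so $\frac12\sum_{a\le N}\mathcal{M}(a)=[u^d]G_x$. Finally $\eta/2=N/256$, and we take $\varepsilon<\frac1{256}-\frac1{300}$.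
\end{proof}

Both propositions are trivial for bounded $N$, so in their proofs we assume $N\ge16$.

\section{The unbalanced range}\label{sec:unbalanced}

We fix $F_1$ and sum over $F_2$. The weight $x^{\omega_0(F_2)}$ is multiplicative, whereas the phase is a function of $F_2$ modulo $F_1$. Expanding the phase in Dirichlet characters makes the whole summand multiplicative.

\begin{proof}[Proof of Proposition~\ref{prop:unbal}]
For $a=0$ we have $\mathcal{T}(0)=\mathcal{M}(0)$. Let $a\ge1$, fix $F_1$ of degree $a$, and put $L_1=\gcd(F_1,T(T+1))$ and $L_2=T(T+1)/L_1$. The pair $(F_1,F_2)$ is admissible if and only if $\gcd(F_2,F_1)=1$ and $L_2\mid F_2$. For characters $\chi$ modulo $F_1$ let $\mathfrak{g}(\chi)=\sum_{v\bmod F_1}\chi(v)e(v/F_1)$. Orthogonality of characters gives, for $y$ coprime to $F_1$,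
\[
e(\bar y/F_1)=\frac1{\varphi(F_1)}\sum_\chi\mathfrak{g}(\chi)\chi(y),\qquad \sum_\chi|\mathfrak{g}(\chi)|^2=\varphi(F_1)^2 .
\]
By \eqref{eq:ram}, $\mathfrak{g}(\chi_0)=\mu(F_1)$, so $\chi_0$ yields exactly the terms of $\mathcal{M}(a)$. By the Cauchy--Schwarz inequality $\sum_\chi|\mathfrak{g}(\chi)|\le\varphi(F_1)^{3/2}$, so the other characters contribute to the sum over $F_2$ at most
\[
2^{a/2}\max_{\chi\neq\chi_0}|\Sigma_\chi|,\qquad\Sigma_\chi=\sum_{\deg F_2=b,\ L_2\mid F_2}x^{\omega_0(F_2)}\chi(F_2).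
\]
Lemma~\ref{lem:chi} below gives $\Sigma_\chi\ll2^{b/2+\varepsilon N}$. Summing over the $2^a$ polynomials $F_1$, whose weights are $\ll2^{\varepsilon N}$ by \eqref{eq:div}, we obtain
\begin{equation}\label{eq:unbalerr}
\mathcal{T}(a)-\mathcal{M}(a)\ll2^{a+a/2+b/2+\varepsilon N}=2^{N/2+a+\varepsilon N}\le2^{N-\eta+\varepsilon N}.\qedhere
\end{equation}
\end{proof}

\begin{lemma}\label{lem:chi}
With this notation, $\Sigma_\chi\ll2^{b/2+\varepsilon N}$ for $\chi\ne\chi_0$.
\end{lemma}

\begin{proof}
Let $b$ vary. The linear primes dividing $L_1$ have $\chi(\ell)=0$, so for $|u|<\frac12$ the generating series of $\Sigma_\chi$ is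
\[
\prod_{\ell\mid L_2}\frac{\chi(\ell)u}{1-\chi(\ell)u}\prod_{\deg P\ge2}\Bigl(1+\frac{x\chi(P)u^{\deg P}}{1-\chi(P)u^{\deg P}}\Bigr).
\]
To first order it resembles the $x$-th power of $L(u,\chi)=\prod_P(1-\chi(P)u^{\deg P})^{-1}$. Let
\[
\log L(u,\chi)=-\sum_P\log\bigl(1-\chi(P)u^{\deg P}\bigr)=\sum_{j\ge1}\psi_j\frac{u^j}j,\qquad\psi_j=\sum_{\deg h=j}\Lambda(h)\chi(h).
\]
Then the series equals $\exp(x\log L(u,\chi))\,B_\chi(u)$, where
\begin{equation}\label{eq:E}
B_\chi(u)=\prod_{\ell\mid L_2}\chi(\ell)u\bigl(1-\chi(\ell)u\bigr)^{x-1}\prod_{\deg P\ge2}E_x\bigl(\chi(P)u^{\deg P}\bigr),\qquad E_x(w)=\Bigl(1+\frac{xw}{1-w}\Bigr)(1-w)^x .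
\end{equation}
The linear Taylor terms $xw$ and $-xw$ of the two factors of $E_x$ cancel, so $E_x(w)=1+O(|w|^2)$ for $|w|\le\frac12$. For $|u|<2^{-1/2}$ and $\deg P\geq2$ we have $|u|^{\deg P}<\frac12$, and $\sum_P|u|^{2\deg P}\le\sum_j(2|u|^2)^j$ converges. Thus $B_\chi$ is analytic in $|u|<2^{-1/2}$ and $O(1)$ on $|u|\le2^{-1/2-\varepsilon}$.

By (W2), $\psi_j=-\sum_i\gamma_i^j$, so $|\psi_j|\le a2^{j/2}$ and the series for $\log L$ converges in $|u|<2^{-1/2}$. This bound alone would give only $|\log L|\ll a$ on the circle $|u|=2^{-1/2-\varepsilon}$, which loses an uncontrolled power of $2^{a}$ after exponentiation. For small $j$ the trivial bound $|\psi_j|\le2^j$ is better, and on that circle (with $\varepsilon<\frac12$)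
\[
|\log L(u,\chi)|\le\sum_{j\le\log_2a}2^{j/2}+a\sum_{j>\log_2a}2^{-\varepsilon j}\ll a^{1/2}+a^{1-\varepsilon}\ll N^{1-\varepsilon}.
\]
Hence $|\exp(x\log L)|\le\exp(O(N^{1-\varepsilon}))\ll2^{\varepsilon N}$ there, and Cauchy's formula on that circle gives $\Sigma_\chi\ll2^{(1/2+\varepsilon)b+\varepsilon N}$.
\end{proof}

\section{Incomplete Kloosterman sums and bilinear forms}\label{sec:bilinear}

At $a=N/2$ the bound \eqref{eq:unbalerr} is no better than trivial, and the symmetry $a\leftrightarrow N-a$ does not help. What is available there is (W1): without the weight $x^{\omega_0}$, a sum of $e(\bar n/F_1)$ over the $2^b$ polynomials $n$ of degree $b$ is essentially of size at most $2^{a/2}$ (Lemma~\ref{lem:kloo}), a large saving when $a\approx b$. The task is to reach unweighted sums. There are two ways. If $F_1=rs$ splits into factors that are not too short, the Cauchy--Schwarz inequality removes the weight on $n$ (type II). If $F_1=Mt$ with $M$ short and $t$ unweighted, reciprocity turns the sum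 over $t$ into an incomplete Kloosterman sum modulo $n$ (type I).

\subsection{Squarefull parts}

We have (W1) only for prime moduli, so we use the trivial bound at primes dividing the modulus more than once, and discard the moduli for which this loses too much. Let $\operatorname{sq}(F)$ be the degree of the \emph{squarefull part} $\prod_{P^2\mid F}P^{v_P(F)}$ of $F$, where $v_P$ is the exponent of $P$. Every integer $k\ge2$ has the form $2i+3i'$, so a squarefull polynomial has the form $D_1^2D_2^3$, and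
\begin{equation}\label{eq:sqfull}
\#\{\text{squarefull polynomials of degree }j\}\le\sum_{2i+3i'=j}2^{i+i'}\le(j+1)2^{j/2}.
\end{equation}
Consequently, for $i\le N$,
\begin{equation}\label{eq:sqcount}
\#\{F:\deg F=i,\ \operatorname{sq}(F)>\eta\}\le\sum_{\eta<j\le i}(j+1)2^{j/2}2^{i-j}\ll2^{i-\eta/2+\varepsilon N}.
\end{equation}

\subsection{Completing the sum}

\begin{lemma}\label{lem:kloo}
Let $\deg Q=q\ge1$, $c\in\mathbb{A}$ and $0\le l<q$. Then
\[
\Bigl|\sum_{\deg s=l,\ \gcd(s,Q)=1}e(c\bar s/Q)\Bigr|\le\tau(Q)\,2^{(q+\operatorname{sq}(Q))/2}\,|\gcd(c,Q)|^{1/2}.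
\]
\end{lemma}

\begin{proof}
As $l<q$, the polynomials $s$ of degree $l$ represent exactly the residues $y$ for which the reduced representative of $w=y-T^l$ has degree less than $l$. Take $w$ reduced, and let $k$ run over the $2^{q-l}$ polynomials of degree less than $q-l$, including $0$. The character $k\mapsto e(kw/Q)$ is trivial if and only if $e(T^iw/Q)=1$ for $0\le i<q-l$, that is, the coefficients of $T^{-1},\dots,T^{-(q-l)}$ in $w/Q$ vanish, that is, $\deg w<l$. So $2^{l-q}\sum_ke(kw/Q)$ is the indicator of our condition, and the sum in the lemma equals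
\[
2^{l-q}\sum_{k}e(kT^l/Q)\,S(k,c;Q),\qquad S(k,c;Q)=\sideset{}{^*}\sum_{y\bmod Q}e\bigl((ky+c\bar y)/Q\bigr).
\]
It is thus at most $\max_k|S(k,c;Q)|$. If $Q=Q_1Q_2$ with coprime factors, then \eqref{eq:recip} and the Chinese remainder theorem give
\[
S(k,c;Q)=S(k\bar Q_2,c\bar Q_2;Q_1)\,S(k\bar Q_1,c\bar Q_1;Q_2);
\]
multiplying $c$ by a unit does not change its greatest common divisor with the modulus. Let $Q_2$ be the squarefull part of $Q$ and bound its factor by $|Q_2|$. The cofactor $Q_1$ is squarefree and splits into primes. For a prime $P$ the character $y\mapsto e(y/P)$ of the field $\mathbb{A}/P$ is nontrivial. If $P\nmid kc$, then $|S(k,c;P)|\le2|P|^{1/2}$ by (W1); if $P$ divides exactly one of $k,c$, then $S=-1$ by \eqref{eq:ram}; if it divides both, then $S=|P|-1$. In all cases $|S(k,c;P)|\le2|P|^{1/2}|\gcd(c,P)|^{1/2}$. Multiplying, $|S(k,c;Q)|\le\tau(Q_1)|Q_1|^{1/2}|Q_2|\,|\gcd(c,Q_1)|^{1/2}$, and $|Q_1|^{1/2}|Q_2|=2^{(q+\operatorname{sq}(Q))/2}$.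
\end{proof}

In the rest of this section and in the next, $a\ge b\ge1$ are integers with $a+b=N$, and $n$ runs over polynomials of degree $b$.

\subsection{Type I sums}

\begin{lemma}\label{lem:typeI}
Let $\deg M=j<a$, $\deg n=b$, $\gcd(M,n)=1$ and $\operatorname{sq}(n)\le\eta$. Then
\[
\sum_{\deg t=a-j,\ \gcd(t,n)=1}e\bigl(\bar n/(Mt)\bigr)\ll2^{(b+\eta)/2+\varepsilon N}+2^{a-j-b}.
\]
\end{lemma}

\begin{proof}
The modulus $Mt$ moves with $t$, which reciprocity repairs: since $\deg(nMt)=N\ge2$, \eqref{eq:recip} turns the summand into $e(\bar M\bar t/n)$. If $a-j<b$, apply Lemma~\ref{lem:kloo} with $Q=n$ and $c=\bar M$, which is coprime to $n$, and use \eqref{eq:div}. If $a-j\ge b$, then $t$ runs $2^{a-j-b}$ times over a complete residue system modulo $n$, and by \eqref{eq:ram} the sum is $2^{a-j-b}\mu(n)$.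
\end{proof}

\subsection{Type II sums}

\begin{lemma}\label{lem:typeII}
Let $1\le\rho<a$. Let $c(r,s)$, for $\deg r=\rho$ and $\deg s=a-\rho$, be complex numbers with $|c(r,s)|\le X$ and $c(r,s)=0$ if $\operatorname{sq}(rs)>\eta$. Let $|\beta(n)|\le Y$. Then
\[
\Sigma=\sum_{r,s}\ \sum_{\gcd(n,rs)=1}c(r,s)\beta(n)e\bigl(\bar n/(rs)\bigr)\ll XY\,2^{N+\varepsilon N}\bigl(2^{-\rho/2}+2^{(a+\rho-2b+2\eta)/4}\bigr).
\]
\end{lemma}

\begin{proof}
Apply the Cauchy--Schwarz inequality in the variables $(s,n)$, keeping $r$ inside: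
\[
|\Sigma|^2\le Y^22^{a-\rho+b}\,\Sigma',\qquad\Sigma'=\sum_{s}\sum_{r,r'}c(r,s)\overline{c(r',s)}\sum_{\gcd(n,rr's)=1}e\bigl(\bar n/(rs)\bigr)e\bigl(\bar n/(r's)\bigr).
\]
The variable $n$ is now unweighted. The terms $r=r'$ contribute at most $X^22^{a-\rho}2^{\rho}2^b=X^22^{N}$ to $\Sigma'$.

Let $r\ne r'$. Put $D=\gcd(r,r')$, $\delta=\deg D<\rho$, $r=Dr_1$, $r'=Dr_1'$, $Q=Dr_1r_1's$ and $c'=r_1+r_1'\ne0$. Then $\frac1{rs}+\frac1{r's}=\frac{c'}Q$, so the inner sum is the sum of $e(c'\bar n/Q)$ over $n$ coprime to $Q$. Since $\deg Q=a+\rho-\delta>a\ge b$, Lemma~\ref{lem:kloo} applies; this is where $a\ge b$ is used. From $v_P(Q)=\max(v_P(rs),v_P(r's))$ we get $\operatorname{sq}(Q)\le\operatorname{sq}(rs)+\operatorname{sq}(r's)\le2\eta$ in the nonzero terms. As $r_1,r_1'$ are coprime, $c'$ is coprime to $r_1r_1'$, so $|\gcd(c',Q)|=|\gcd(c',Ds)|\le2^{\delta}|\gcd(c',s)|$. The inner sum is therefore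
\[
\ll2^{\varepsilon N}2^{(a+\rho-\delta)/2+\eta}\,2^{\delta/2}|\gcd(c',s)|^{1/2}=2^{(a+\rho)/2+\eta+\varepsilon N}|\gcd(c',s)|^{1/2}.
\]
On average over $s$ the last factor is harmless:
\[
\sum_{\deg s=a-\rho}|\gcd(c',s)|^{1/2}\le\sum_{E\mid c',\ \deg E\le a-\rho}|E|^{1/2}\,\frac{2^{a-\rho}}{|E|}\le\tau(c')2^{a-\rho}.
\]
With at most $2^{2\rho}$ pairs $(r,r')$, the off-diagonal terms contribute $\ll X^22^{a+\rho+(a+\rho)/2+\eta+\varepsilon N}$. Multiplying by $Y^22^{N-\rho}$ and writing $N+a=2N-b$,
\[
|\Sigma|^2\ll X^2Y^22^{2N+\varepsilon N}\bigl(2^{-\rho}+2^{(a+\rho-2b+2\eta)/2}\bigr).\qedhere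
\]
\end{proof}

The diagonal term needs $r$ long. When $a\approx b$, the off-diagonal term needs $\rho$ well below $a$, that is, $s$ long. Put
\[
z=8\eta=N/16 .
\]
If $0\le a-b<2\eta$ and $z\le\rho\le a-z$, then $a+\rho-2b+2\eta\le2(a-b)-z+2\eta\le-2\eta$. So for $X,Y\ll2^{\varepsilon N}$,
\begin{equation}\label{eq:IIrange}
\Sigma\ll2^{N-\eta/2+\varepsilon N}\qquad(z\le\rho\le a-z).
\end{equation}
The choice $z=8\eta$ makes this saving equal to the one in \eqref{eq:sqcount}.

\section{The balanced range}\label{sec:balanced}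

We prove Proposition~\ref{prop:bal}. By \eqref{eq:T} we may assume $a\ge b$, so that $0\le a-b<2\eta$ and $8z=N/2\le a<N/2+\eta$.

\subsection{Separating the weights}

For each factorization $L_1L_2=T(T+1)$ define, for all polynomials,
\[
\alpha(F)=x^{\omega_0(F)}\mathbf{1}\bigl[\gcd(F,T(T+1))=L_1\bigr],\qquad\beta(n)=x^{\omega_0(n)}\mathbf{1}\bigl[\gcd(n,T(T+1))=L_2\bigr].
\]
A coprime pair $(F,n)$ is admissible if and only if these two conditions hold for one of the four factorizations. Hence $\mathcal{T}(a)$ is a sum of four terms $\pm B$, where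
\[
B=\sum_{\deg F=a}\alpha(F)\,\mathcal{S}(F),\qquad\mathcal{S}(F)=\sum_{\gcd(n,F)=1}\beta(n)e(\bar n/F),
\]
and it suffices to show $B\ll2^{N-\eta/2+\varepsilon N}$. By \eqref{eq:div}, $\alpha$ and $\beta$ are $\ll2^{\varepsilon N}$ on polynomials of degree at most $N$, and trivially $\mathcal{S}(F)\ll2^{b+\varepsilon N}$. By \eqref{eq:sqcount}, the $n$ with $\operatorname{sq}(n)>\eta$ contribute $\ll2^{a+b-\eta/2+\varepsilon N}$ to $B$. We discard them: from now on $\beta(n)=0$ if $\operatorname{sq}(n)>\eta$.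

\subsection{Polynomials with and without a divisor of medium degree}

Let $\mathcal{D}$ be the set of $F$ of degree $a$ that have a divisor of degree in $[z,a-z]$, and let $\mathcal{P}$ be the set of the other $F$ of degree $a$.

\begin{lemma}\label{lem:split}
The set $\mathcal{P}$ consists of the products $WP$ of degree $a$ with $P$ prime and $\deg W<z$, and this representation is unique.
\end{lemma}

\begin{proof}
A divisor of such a product has degree at most $\deg W<z$ or at least $\deg P>a-z$, so $WP\in\mathcal{P}$. Since $a-z>a/2$, the prime $P$ is determined by the product. Conversely, let $F$ have degree $a$ and let $P$ be a prime factor of maximal degree. If $\deg P>a-z$, then $F$ has the stated form. If $z\le\deg P\le a-z$, then $F\in\mathcal{D}$. If $\deg P<z$, multiply the prime factors of $F$ together one at a time: the degree rises from $0$ to $a$ in steps less than $z$, so some partial product has degree in $[z,2z)\subset[z,a-z]$, and $F\in\mathcal{D}$.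
\end{proof}

\emph{Contribution of $\mathcal{D}$.} The $F$ with $\operatorname{sq}(F)>\eta$ contribute $\ll2^{N-\eta/2+\varepsilon N}$ by \eqref{eq:sqcount}. For each remaining $F\in\mathcal{D}$ choose one divisor $r(F)$ of degree in $[z,a-z]$, and put $c(r,s)=\alpha(rs)$ if $rs$ is such an $F$ and $r=r(rs)$, and $c(r,s)=0$ otherwise. Each $F$ is then counted once, and the contribution is a sum of at most $N$ type II sums, one for each $\rho=\deg r$. By \eqref{eq:IIrange} it is $\ll2^{N-\eta/2+\varepsilon N}$. Lemma~\ref{lem:typeII} allows arbitrary bounded coefficients $c(r,s)$, which is what makes the arbitrary choice of $r(F)$ possible.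

\subsection{Polynomials with a large prime factor}

An element $WP$ of $\mathcal{P}$ has no useful factorization, so we create one by writing the indicator of the primes as a combination of convolutions. Since $\deg P>a-z\ge7z>\max(1,\deg W)$, the prime $P$ is non-linear and does not divide $W$, so $\alpha(WP)=x\,\alpha(W)$. On polynomials $h$ of degree $a-\deg W$, the function $\Lambda(h)/(a-\deg W)$ is $1$ on primes, at most $1$ on higher prime powers, and $0$ elsewhere. Higher prime powers are squarefull, so by \eqref{eq:sqfull} there are $\ll2^{a/2+\varepsilon N}$ of them for each of the fewer than $2^{z+1}$ polynomials $W$. Hence the contribution of $\mathcal{P}$ to $B$ is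
\begin{equation}\label{eq:Ppart}
x\sum_{\deg W<z}\frac{\alpha(W)}{a-\deg W}\sum_{\deg h=a-\deg W}\Lambda(h)\,\mathcal{S}(Wh)+O\bigl(2^{z+a/2+b+\varepsilon N}\bigr),
\end{equation}
and the error is acceptable because $z+a/2+b=N+z-a/2\le N-3z$.

\begin{lemma}[Vaughan's identity]\label{lem:vaughan}
For $\deg h>z$,
\[
\Lambda(h)=\sum_{\substack{Ut=h\\ \deg U\le z}}\mu(U)\deg t\ -\sum_{\substack{UVt=h\\ \deg U,\,\deg V\le z}}\mu(U)\Lambda(V)\ +\sum_{\substack{UVt=h\\ \deg U,\,\deg V>z}}\mu(U)\Lambda(V).
\]
\end{lemma}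

\begin{proof}
Let $*$ be Dirichlet convolution and let subscripts $\le$ and $>$ denote restriction to degrees at most $z$ and greater than $z$. Since $\mu*1$ is the identity for $*$ and $\Lambda*1=\deg$,
\[
\mu_>*\Lambda_>*1=(\mu-\mu_\le)*(\Lambda-\Lambda_\le)*1=\Lambda-\Lambda_\le-\mu_\le*\deg+\mu_\le*\Lambda_\le*1 ,
\]
and $\Lambda_\le(h)=0$.
\end{proof}

In \eqref{eq:Ppart} we have $\deg h>a-z>z$. The lemma splits the main term into three sums.

\emph{The first two sums} are of type I. Put $M=WU$ or $M=WUV$ and $j=\deg M\le3z<a$. The coefficient is $x\alpha(W)\mu(U)\frac{a-j}{a-\deg W}$ or $x\alpha(W)\mu(U)\frac{\Lambda(V)}{a-\deg W}$; it is $\ll2^{\varepsilon N}$ and does not depend on $t$, because $\deg t=a-j$ is fixed. By Lemma~\ref{lem:typeI}, which applies since $\beta$ is supported on $\operatorname{sq}(n)\le\eta$,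
\[
\sum_{\deg t=a-j}\mathcal{S}(Mt)=\sum_{\gcd(n,M)=1}\beta(n)\sum_{\substack{\deg t=a-j\\ \gcd(t,n)=1}}e\bigl(\bar n/(Mt)\bigr)\ll2^{b+\varepsilon N}\bigl(2^{(b+\eta)/2}+2^{a-j-b}\bigr).
\]
Each $M$ arises from at most $\tau(M)^2$ tuples, so there are $\ll2^{j+\varepsilon N}$ tuples for each $j$. The total is $\ll2^{\varepsilon N}(2^{3z+3b/2+\eta/2}+2^a)$. Here $a<N/2+\eta$, and since $b\le a$ and $a\ge N/2$,
\[
3z+\frac{3b}2+\frac\eta2-N=3z+\frac b2+\frac\eta2-a\le\frac{3N}{16}+\frac N{256}-\frac N4=-\frac{15N}{256}.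
\]
Both terms are acceptable. This inequality is what bounds $z$, and hence $\eta$, from above.

\emph{The third sum} is of type II. Put $r=V$ and $s=WUt$, so $\deg rs=a$, and the sum is $\sum_{r,s}c(r,s)\mathcal{S}(rs)$ with
\[
c(r,s)=x\Lambda(r)\sum_{\substack{W\mid s\\ \deg W<z}}\frac{\alpha(W)}{a-\deg W}\sum_{\substack{U\mid s/W\\ \deg U>z}}\mu(U)\ll2^{\varepsilon N}
\]
by \eqref{eq:div}. We have $\rho=\deg r>z$, and $c(r,s)=0$ unless $\deg s>z$, that is $\rho<a-z$. The pairs with $\operatorname{sq}(rs)>\eta$ number $\ll2^{a-\eta/2+\varepsilon N}$, by \eqref{eq:sqcount} and because each product arises from at most $\tau(rs)$ pairs; they contribute $\ll2^{N-\eta/2+\varepsilon N}$. The remaining pairs are covered by \eqref{eq:IIrange}, summed over $\rho$.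

All parts of $B$ are $\ll2^{N-\eta/2+\varepsilon N}$. This proves Proposition~\ref{prop:bal} and completes the proof of Theorem~\ref{thm:power}.

\section{The coefficients of $G_x$}\label{sec:coeff}

The product \eqref{eq:G} has local factors $1+xu^{\deg P}+\dotsb$, like $(1-2u)^{-x}=\prod_P(1-u^{\deg P})^{-x}$. Dividing by this function leaves a factor that is analytic beyond $u=\frac12$.

\begin{lemma}\label{lem:J}
For $|u|<\frac12$ we have $G_x(u)=(1-2u)^{-x}J_x(u)$, where $J_x$ is analytic in $|u|<0.7$ and bounded there uniformly for $|x|\le R$. Moreover $J_x(\frac12)=H(x)$, the function $H$ is entire, and $H(x)=0$ only if $x=-2^i$ for an integer $i\ge2$.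
\end{lemma}

\begin{proof}
The two linear primes contribute $(1-u)^{-2x}$ to $(1-2u)^{-x}$, so with $w=u^{\deg P}$,
\[
J_x(u)=\frac12\,(2-u)^2(1-u)^{2x-2}\prod_{\deg P\ge2}\Bigl(E_x(w)-\frac{xw(1-w)^x}{|P|-1}\Bigr),
\]
with $E_x$ as in \eqref{eq:E}. For $|u|\le0.7$ and $\deg P=i\ge2$ we have $|w|\le0.49$, and the factor is $1+O(|w|^2+|w|2^{-i})$. There are at most $2^i$ primes of degree $i$, and $\sum_i2^i(0.49^i+0.7^i2^{-i})<\infty$. So the product converges uniformly in $|u|\le0.7$, $|x|\le R$, and vanishes only where a factor vanishes. At $u=\frac12$ we have $w=1/|P|$ and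
\[
\frac{xw}{1-w}-\frac{xw}{|P|-1}=\frac x{|P|-1}-\frac x{|P|(|P|-1)}=\frac x{|P|},\qquad\frac12\cdot\frac94\cdot2^{2-2x}=\frac92\,4^{-x}.
\]
Hence $J_x(\frac12)=H(x)$, and a factor vanishes only if $x=-|P|$.
\end{proof}

At $x=1$, using $\prod_P(1-|P|^{-2})=1-2\cdot\frac14=\frac12$,
\begin{equation}\label{eq:H1}
H(1)=\frac98\prod_{\deg P\ge2}\bigl(1-|P|^{-2}\bigr)=\frac98\cdot\frac12\cdot\Bigl(\frac43\Bigr)^2=1,
\end{equation}
in agreement with \eqref{eq:nied}.

\begin{lemma}\label{lem:coeff}
Let $J(u)=\sum_jJ_ju^j$ with $|J_j|\le C\,0.6^{-j}$. Uniformly for $|x|\le R$ and $d\ge1$,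
\[
[u^d]\,(1-2u)^{-x}J(u)=2^dd^{\,x-1}\Bigl(\frac{J(1/2)}{\Gamma(x)}+O_{R,C}(1/d)\Bigr).
\]
\end{lemma}

\begin{proof}
We have $[u^i](1-2u)^{-x}=2^ip_i$ with $p_i=x(x+1)\dotsm(x+i-1)/i!$. For $i\ge2R+2$ we may write $p_i=\Gamma(i+x)/(\Gamma(x)\,i!)$, where $1/\Gamma$ is entire and so bounded on $|x|\le R$, and Stirling's formula gives $\Gamma(i+x)/i!=i^{x-1}(1+O(1/i))$. Hence
\[
p_i=i^{x-1}\bigl(1/\Gamma(x)+O(1/i)\bigr)\qquad(i\ge1),
\]
since for $1\le i<2R+2$ the number $p_i$ is bounded and $|i^{x-1}|$ is bounded below. In particular $p_i\ll d^R$ for $0\le i\le d$. The coefficient in the lemma is $2^d\sum_{j\le d}J_j2^{-j}p_{d-j}$, and $|J_j|2^{-j}\le C\,1.2^{-j}$. For $j\le d/2$ we have $|\log(1-j/d)|\le2j/d$, so $(d-j)^{x-1}=d^{x-1}(1+O(j/d))$ and $p_{d-j}=d^{x-1}\bigl(1/\Gamma(x)+O((j+1)/d)\bigr)$. These terms sum to $d^{x-1}\bigl(J(\frac12)/\Gamma(x)+O(1/d)\bigr)$, because $\sum_j(j+1)1.2^{-j}$ converges and the tail $\sum_{j>d/2}J_j2^{-j}$ is $O(1.2^{-d/2})$. The terms with $j>d/2$ contribute $\ll d^R1.2^{-d/2}\ll d^{-R-2}\le|d^{x-1}|/d$.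
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:asym}]
By Lemma~\ref{lem:J} and Cauchy's inequality on $|u|=0.6$, Lemma~\ref{lem:coeff} applies to $J_x$ with $C$ depending only on $R$. The error in Theorem~\ref{thm:power} is absorbed because $2^{-d/300}\ll d^{-R-2}$. For real $x>0$ the number $H(x)/\Gamma(x)$ is nonzero by Lemma~\ref{lem:J}, which gives \eqref{eq:conj}.
\end{proof}

\begin{remark}\label{rem:unweighted}
The unweighted sum in \eqref{eq:unweighted} is the coefficient of $u^d$ in
\[
(1-u)^{-2}\prod_{\deg P\ge2}\Bigl(1+\frac{xw}{1-w}\Bigr)=(1-2u)^{-x}(1-u)^{2x-2}\prod_{\deg P\ge2}E_x(w).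
\]
The estimates in the proof of Lemma~\ref{lem:J} apply to the cofactor of $(1-2u)^{-x}$, whose value at $u=\frac12$ is $H_0(x)$, and Lemma~\ref{lem:coeff} gives \eqref{eq:unweighted}.
\end{remark}

\section{Consequences}\label{sec:conseq}

\begin{corollary}[Range of $x$]\label{cor:range}
The asymptotic $M_x(d)\sim2^dH(x)d^{\,x-1}/\Gamma(x)$ holds for every complex $x\notin\{0,-1,-2,\dots\}$, locally uniformly. For $x\in\{0,-1,-2,\dots\}$ the right side vanishes identically, and $M_x(d)\ll_x2^{(1-1/300)d}$.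
\end{corollary}

\begin{proof}
The zeros of $1/\Gamma$ are $0,-1,-2,\dots$, and by Lemma~\ref{lem:J} they include those of $H$. So $H/\Gamma$ is continuous and nonzero, hence bounded away from $0$, on each compact set avoiding these points, and Theorem~\ref{thm:asym} gives the first claim. If $x$ is a non-positive integer, $G_x=(1-2u)^{|x|}J_x$ is analytic in $|u|<0.7$, so $[u^d]G_x\ll_x0.6^{-d}\le2^{(1-1/300)d}$, and Theorem~\ref{thm:power} gives the second.
\end{proof}

\begin{corollary}[Full expansion]\label{cor:exp}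
Let $J_x(u)=\sum_{k\ge0}c_k(x)(1-2u)^k$ near $u=\frac12$, so that $c_0=H$. For each integer $r\ge1$, uniformly for $|x|\le R$,
\[
M_x(d)=2^d\Bigl(\sum_{k<r}c_k(x)\frac{\Gamma(d+x-k)}{\Gamma(x-k)\,d!}+O_{R,r}\bigl(d^{\operatorname{Re}x-r-1}\bigr)\Bigr)\qquad(d\to\infty).
\]
\end{corollary}

\begin{proof}
Write $J_x=\sum_{k<r}c_k(x)(1-2u)^k+(1-2u)^rJ_{x,r}$, with $J_{x,r}$ analytic in $|u|<0.7$. The $c_k(x)$ are bounded for $|x|\le R$ by Cauchy's inequality on $|u-\frac12|=0.1$, and $|1-2u|\ge0.2$ on $|u|=0.6$, so $J_{x,r}$ is bounded on that circle uniformly in $x$. For $d>R+r$ we have $[u^d](1-2u)^{k-x}=2^d\Gamma(d+x-k)/(\Gamma(x-k)\,d!)$ exactly. Lemma~\ref{lem:coeff}, with $x-r$ in place of $x$, bounds the coefficient of $(1-2u)^{r-x}J_{x,r}$ by $O(2^dd^{\operatorname{Re}x-r-1})$, and the error in Theorem~\ref{thm:power} is smaller.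
\end{proof}

\begin{corollary}[Moments and support]\label{cor:mom}
For every real $\kappa$,
\[
\sum_{\deg f=d,\ m(f)\ne0}m(f)^\kappa=M_{2^{\kappa-1}}(d)\sim2^d\,\frac{H(2^{\kappa-1})}{\Gamma(2^{\kappa-1})}\,d^{\,2^{\kappa-1}-1}.
\]
In particular,
\[
\#\{f:\deg f=d,\ m(f)\ne0\}=\frac{2^d}{\sqrt{\pi d}}\Bigl(\frac94\prod_{\deg P\ge2}\Bigl(1+\frac1{2|P|}\Bigr)\Bigl(1-\frac1{|P|}\Bigr)^{1/2}+O(1/d)\Bigr).
\]
\end{corollary}

\begin{proof}
If $m(f)\neq0$, then $m(f)^\kappa=m(f)\,(2^{\kappa-1})^{\omega_0(f)}$ by \eqref{eq:black}. Apply Theorem~\ref{thm:asym} with $x=2^{\kappa-1}$. For $\kappa=0$ we have $x=\frac12$, $\Gamma(\frac12)=\sqrt\pi$ and $\frac92\,4^{-1/2}=\frac94$.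
\end{proof}

\begin{corollary}[Central limit theorem]\label{cor:clt}
Let $a_1,\dots,a_d$ be independent and uniform in $\{T,T+1\}$, and let $f$ be the denominator of $[0;a_1,\dots,a_d]$. As $d\to\infty$, the random variable $(\omega_0(f)-\log d)/\sqrt{\log d}$ converges in distribution to the standard normal law $\mathcal{N}(0,1)$.
\end{corollary}

\begin{proof}
The law of $f$ is $m(f)/2^d$, so Theorem~\ref{thm:asym} gives $\mathbb{E}\,x^{\omega_0(f)}=d^{\,x-1}\bigl(H(x)/\Gamma(x)+O(1/d)\bigr)$ uniformly on $|x|=1$. Fix a real $t$ and take $x=\exp(it/\sqrt{\log d})$. Then $x\to1$, so $H(x)/\Gamma(x)\to1$ by \eqref{eq:H1} and continuity, and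
\[
(x-1)\log d=it\sqrt{\log d}-t^2/2+O_t\bigl((\log d)^{-1/2}\bigr).
\]
Hence $\mathbb{E}\exp\bigl(it(\omega_0(f)-\log d)/\sqrt{\log d}\bigr)\to e^{-t^2/2}$. By L\'evy's continuity theorem, pointwise convergence of characteristic functions to that of $\mathcal{N}(0,1)$ implies convergence in distribution.
\end{proof}

\begin{thebibliography}{9}

\bibitem{LN}
Lidl and Niederreiter, \emph{Finite Fields}.

\bibitem{NG}
David Niedbala Giraudin, \emph{The proportion of polynomials over $\mathbb{F}_2$ with positive orthogonal multiplicity}, arXiv:2610.02352 (2026).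

\bibitem{Rosen}
Rosen, \emph{Number Theory in Function Fields}.

\bibitem{Weil}
Weil, \emph{On some exponential sums}, 1948.

\end{thebibliography}
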